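\title{A Hodge filtration that is not generated by $p$-functions}

\begin{abstract}
Let $f$ be a regular function on a smooth complex variety $X$ and let $\alpha>0$. The $\mathcal{D}_X$-module $\mathcal{O}_X[f^{-1}]\cdot f^{-\alpha}$ carries its Hodge filtration $F_\bullet$ and a second filtration $\mathcal{Q}_\bullet\subset F_\bullet$, built from the degrees of the minimal polynomials $p(s)$ that move $mf^s$ into the piece $V^\alpha$ of the Kashiwara--Malgrange filtration. We show that the two filtrations differ in general, which answers a question from work of L\H{o}rincz and Yang. For $\alpha=1$ the function $f=(x^5+y^5)^2+z^5$ on $\mathbb{A}^3$ has $\mathcal{Q}_1\neq F_1$. There are such examples for every $\alpha>0$ in every dimension $n\ge3$, and in dimension $n\ge 4$ a single function has $\mathcal{Q}_\ell\ne F_\ell$ for all $\ell\ge1$. Equality holds for $\ell=0$, and for $\alpha=1$ it holds on curves and surfaces and at weighted homogeneous isolated singularities.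
\end{abstract}

\section{The question and the results}\label{sec:intro}

Let $X$ be a smooth connected complex algebraic variety, $f$ a non-constant regular function on $X$, $D=f^{-1}(0)$, and $\mathcal{M}=\mathcal{O}_X[f^{-1}]=\mathcal{O}_X(*D)$. We write $\mathcal{D}_X$ for the sheaf of differential operators and $F_\ell\mathcal{D}_X$ for the operators of order at most $\ell$. Sheaves are taken in the Zariski topology; only integrability refers to the classical topology.

\subsection*{The Hodge filtration}
Fix a real number $\alpha>0$. Let $\mathcal{M}\cdot f^{-\alpha}$ be the $\mathcal{D}_X$-module of symbols $mf^{-\alpha}$, $m\in\mathcal{M}$, on which a vector field $\theta$ acts by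
\[
\theta(mf^{-\alpha})=\Bigl(\theta(m)-\alpha\frac{\theta(f)}{f}\,m\Bigr)f^{-\alpha}.
\]
It underlies a complex mixed Hodge module, so it has a Hodge filtration $F_\ell=F_\ell(\mathcal{M}\cdot f^{-\alpha})$: an increasing filtration by coherent $\mathcal{O}_X$-modules with $F_1\mathcal{D}_X\cdot F_\ell\subset F_{\ell+1}$. We use the standard normalization of Saito and Musta\c{t}\u{a}--Popa:
\begin{equation}\label{eq:F0}
F_\ell=0\ \text{ for }\ell<0,\qquad F_0=\mathcal{J}(f^{\alpha-\varepsilon})\cdot f^{-\alpha}\quad(0<\varepsilon\ll1).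
\end{equation}
Here $\mathcal{J}(f^c)$ is the multiplier ideal, the coherent ideal whose germs at a point $p$ are the functions $h$ such that $|h|^2|f|^{-2c}$ is integrable near $p$. It shrinks as $c$ grows, and $\mathcal{J}(f^{\alpha-\varepsilon})$ is its constant value for $c$ slightly less than $\alpha$. For $\alpha=1$ the map $mf^{-1}\mapsto m/f$ identifies $\mathcal{M}\cdot f^{-1}$ with $\mathcal{O}_X(*D)$ and $F_\bullet$ with the usual Hodge filtration of $\mathcal{O}_X(*D)$.

\subsection*{The $p$-functions}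
Let $s$ be an indeterminate and let $\mathcal{M}[s]f^s$ be the free $\mathcal{M}[s]$-module on a symbol $f^s$, with $\theta(mf^s)=(\theta(m)+s\,\theta(f)f^{-1}m)f^s$. Setting $s=-\alpha$ gives a $\mathcal{D}_X$-linear surjection
\[
\mathcal{M}[s]f^s\to\mathcal{M}\cdot f^{-\alpha},\qquad w=\sum_j n_js^jf^s\ \mapsto\ w(-\alpha)=\sum_j n_j(-\alpha)^jf^{-\alpha},
\]
the \emph{specialization}, with kernel $(s+\alpha)\mathcal{M}[s]f^s$. The module $\mathcal{M}[s]f^s$ is the direct image $\iota_+\mathcal{M}$ of $\mathcal{M}$ under the graph embedding $\iota\colon X\to X\times\mathbb{C}_t$ of $f$, with $s$ acting as $-\partial_tt$. It carries the Kashiwara--Malgrange filtration $V^\beta=V^\beta\iota_+\mathcal{M}$ along $t=0$, recalled in Section~\ref{sec:V}. For now it suffices to know that this is a decreasing exhaustive filtration by $\mathcal{D}_X[s]$-submodules, indexed by $\mathbb{R}$ with a discrete set of rational jumps, and that $s+\beta$ is nilpotent on $\operatorname{gr}_V^\beta=V^\beta/V^{>\beta}$.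

For a section or germ $m$ of $\mathcal{M}$, the polynomials $p$ with $p(s)\,mf^s\in V^\alpha$ form an ideal of $\mathbb{C}[s]$. It contains a product $\prod_\beta(s+\beta)^{N_\beta}$ over finitely many jumps $\beta<\alpha$, because each factor pushes $mf^s$ past one jump. The monic generator of the ideal is the \emph{$p$-function} $p_{m,\alpha}(s)$. Its roots have the form $-\beta$ with $\beta<\alpha$, so
\begin{equation}\label{eq:nonzero}
p_{m,\alpha}(-\alpha)\neq0 .
\end{equation}
The degree $d_{m,\alpha}=\deg p_{m,\alpha}$ counts, with multiplicity, the steps needed to bring $mf^s$ into $V^\alpha$. For $\ell\ge0$ put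
\[
\mathcal{P}_\ell=\operatorname{span}_{\mathbb{C}}\{mf^{-\alpha}\ :\ d_{m,\alpha}\le\ell\},\qquad
\mathcal{Q}_{-1}=0,\qquad \mathcal{Q}_\ell=\mathcal{P}_\ell+F_1\mathcal{D}_X\cdot\mathcal{Q}_{\ell-1}.
\]
These are $\mathcal{O}_X$-submodules of $\mathcal{M}\cdot f^{-\alpha}$, since $s$ commutes with functions; the stalk of $\mathcal{P}_\ell$ at a point is spanned by the germs $mf^{-\alpha}$ with $d_{m,\alpha}\le\ell$. The question, taken from \cite{LY}, is the following.

\begin{quote}
\emph{Is $\mathcal{Q}_\ell=F_\ell$ for all $\ell\ge0$ and all $X$, $f$, $\alpha$?}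
\end{quote}

\subsection*{Why one would expect equality}
If $w\in V^\alpha$ has degree at most $\ell$ in $s$, then $w(-\alpha)\in F_\ell$ (Proposition~\ref{prop:spec}), and for reduced $f$ and rational $\alpha\in(0,1]$ all of $F_\ell$ arises in this way \cite{MP20}. The simplest such $w$ are the products $p(s)\,mf^s$, and by \eqref{eq:nonzero} they account for $\mathcal{P}_\ell$. The filtration $\mathcal{Q}_\bullet$ is the smallest one that contains $\mathcal{P}_\bullet$ and is compatible with the order of differential operators, as $F_\bullet$ is. So $\mathcal{Q}_\ell\subset F_\ell$, and the question asks whether the Hodge filtration can be recovered from the integers $d_{m,\alpha}$ alone.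

Take $X=\mathbb{A}^1$, $f=x$, $\alpha=1$, where $F_\ell=x^{-\ell}\mathcal{O}_X\cdot f^{-1}$. Here $f^s\in V^1$ (Theorem~\ref{thm:BS}), hence
\[
\partial_x^\ell f^s=[s]_\ell\,x^{-\ell}f^s\in V^1,\qquad [s]_\ell:=s(s-1)\cdots(s-\ell+1).
\]
So $d_{x^{-\ell},1}\le\ell$ and even $\mathcal{P}_\ell=F_\ell$. Parts (a), (d), (e) of Theorem~\ref{thm:comp} give further cases of equality. Nevertheless the answer is no.

\begin{theorem}\label{thm:main}
Let $\alpha\in(0,1]$ and $n\ge3$. Let $a\ge2$ and $b,e\ge1$ be integers with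
\[
\text{\rm(1)}\quad \frac2a\ge\alpha,\qquad\quad \text{\rm(2)}\quad \frac1a+\frac2b<\alpha,\qquad\quad\text{\rm(3)}\quad \frac2{ae}\le\frac1b .
\]
On $X=\mathbb{A}^n$ with coordinates $x,y,z,x_4,\dots,x_n$ put
\[
g=x^e+y^e,\qquad f=g^a+z^b,\qquad q=x^{e-2}y^{e-2},\qquad \bar u=q\Bigl(\frac1a-\alpha\frac{g^a}{f}\Bigr)f^{-\alpha}.
\]
Then $\bar u\in F_1(\mathcal{M}\cdot f^{-\alpha})$, but $\bar u\notin\mathcal{Q}_1(\mathcal{M}\cdot f^{-\alpha})$, already for germs at $0$.
\end{theorem}

Such integers exist for every $\alpha\in(0,1]$. Take $a=\lfloor2/\alpha\rfloor\ge2$. Then (1) holds, and $a>\frac2\alpha-1\ge\frac1\alpha$ gives $\frac1a<\alpha$; now choose $b\gg0$ and then $e\gg0$. For $\alpha=1$ one may take $a=2$, $b=e=5$, and the theorem reads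
\[
f=(x^5+y^5)^2+z^5,\qquad \bar u=\frac{x^3y^3\bigl(z^5-(x^5+y^5)^2\bigr)}{2f^2}\in F_1\mathcal{O}_{\mathbb{A}^3}(*D)\setminus\mathcal{Q}_1 .
\]

\begin{theorem}\label{thm:comp}
\begin{itemize}
\item[(a)] $\mathcal{Q}_0=F_0$ always.
\item[(b)] For every $\alpha\in\mathbb{R}_{>0}$ and $n\ge3$ there is a function $f$ on $\mathbb{A}^n$ with $\mathcal{Q}_1\ne F_1$.
\item[(c)] For every $\alpha\in\mathbb{R}_{>0}$ and $n\ge4$ there is one function on $\mathbb{A}^n$ with $\mathcal{Q}_\ell\ne F_\ell$ for all $\ell\ge1$.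
\item[(d)] If $\alpha=1$ and $\dim X\le2$, then $\mathcal{Q}_\ell=F_\ell$ for all $\ell$. So for $\alpha=1$ the dimension $3$ in {\rm(b)} is minimal.
\item[(e)] If $\alpha=1$ and $f$ is a weighted homogeneous polynomial (positive weights) on $\mathbb{A}^n$, $n\ge2$, with an isolated singularity at $0$, then $\mathcal{Q}_\ell=F_\ell$ near $0$ for all $\ell$.
\end{itemize}
\end{theorem}

The function in Theorem~\ref{thm:main} is weighted homogeneous, so by (e) its non-isolated singularities are essential when $\alpha=1$. The proof uses them as follows. Along the singular locus, away from $x=y=0$, the function $f$ looks like the plane curve singularity $\xi^a+z^b$. This constrains every generator of $\mathcal{Q}_1$ at those points, and the constraints, carried to the origin, confine a certain coefficient to the Jacobian ideal of $g$. The element $\bar u$ is built from the monomial $q$, which lies just outside that ideal.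

Sections~\ref{sec:V} and~\ref{sec:spec} collect the facts on $V$ and $F$. Section~\ref{sec:wh} treats weighted homogeneous functions and the cases of equality. Section~\ref{sec:test} gives a test for membership in $\mathcal{Q}_1$ and runs it on the curve $\xi^2+z^5$. Theorem~\ref{thm:main} is proved in Section~\ref{sec:ex}, and parts (b), (c) of Theorem~\ref{thm:comp} in Section~\ref{sec:all}.

\section{The $V$-filtration on $\mathcal{M}[s]f^s$}\label{sec:V}

The module $\iota_+\mathcal{M}=\bigoplus_{j\ge0}\mathcal{M}\,\partial_t^j\delta$ is supported on the graph of $f$, and we view it as a sheaf on $X$. The operator $\partial_t$ raises $j$ by one, and for a vector field $\theta$ on $X$,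
\begin{equation}\label{eq:action}
\theta(v\,\partial_t^j\delta)=\theta(v)\,\partial_t^j\delta-v\,\theta(f)\,\partial_t^{j+1}\delta,\qquad
t(v\,\partial_t^j\delta)=fv\,\partial_t^j\delta-jv\,\partial_t^{j-1}\delta .
\end{equation}
For $s=-\partial_tt$, which commutes with $\mathcal{D}_X$, this gives
\begin{equation}\label{eq:s}
(s-j)\,v\,\partial_t^j\delta=-fv\,\partial_t^{j+1}\delta,\qquad\text{hence}\qquad v\,\partial_t^j\delta=(-1)^j[s]_j\,vf^{-j}\delta .
\end{equation}
Since the $[s]_j$ form a basis of $\mathbb{C}[s]$ and $f$ is invertible in $\mathcal{M}$, we get $\iota_+\mathcal{M}=\mathcal{M}[s]f^s$ with $\delta=f^s$. An element has degree at most $\ell$ in $s$ if and only if it has degree at most $\ell$ in $\partial_t$; we call this its \emph{degree}. From $ts=(s+1)t$ and $t\delta=f\delta$ we get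
\begin{equation}\label{eq:t}
t\bigl(w(s)f^s\bigr)=w(s+1)\,f\,f^s .
\end{equation}
Thus $t$ is bijective on $\iota_+\mathcal{M}$, and $\partial_t=-s\,t^{-1}$. The submodule $\iota_+\mathcal{O}_X=\bigoplus_j\mathcal{O}_X\partial_t^j\delta$ is given by the same formulas \eqref{eq:action}.

Let $\mathcal{N}$ be a coherent $\mathcal{D}$-module on $X\times\mathbb{C}_t$. A \emph{$V$-filtration} on $\mathcal{N}$ is a decreasing exhaustive filtration $(V^\beta)_{\beta\in\mathbb{R}}$ by $\mathcal{D}_X[s,t]$-submodules such that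
\begin{itemize}
\item[(V1)] it is discrete and left-continuous: $V^\beta$ is constant on each interval $(\gamma,\gamma']$ between consecutive points of a discrete subset of $\mathbb{R}$;
\item[(V2)] each $V^\beta$ is locally finitely generated over $\mathcal{D}_X[s,t]$;
\item[(V3)] $tV^\beta\subset V^{\beta+1}$ with equality for $\beta>0$, and $\partial_tV^\beta\subset V^{\beta-1}$;
\item[(V4)] $s+\beta$ is nilpotent on $\operatorname{gr}_V^\beta$.
\end{itemize}
The modules $\iota_+\mathcal{O}_X$ and $\iota_+\mathcal{M}$ have $V$-filtrations, with rational jumps. Morphisms are strict for $V$: the $V$-filtration of a submodule or quotient is the induced one. When $t$ is bijective on $\mathcal{N}$ and $tV^\beta=V^{\beta+1}$ for all $\beta$, the condition on $\partial_t$ is automatic, because $\partial_tV^\beta=s\,t^{-1}V^\beta=sV^{\beta-1}\subset V^{\beta-1}$.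

A germ $w$ has \emph{$V$-order} $\gamma$ if $w\in V^\gamma\setminus V^{>\gamma}$. By (V1), a germ $w\notin V^\alpha$ has a $V$-order, and it is less than $\alpha$. The next lemma is used in both halves of the main proof.

\begin{lemma}\label{lem:order}
Let $w\notin V^\alpha$ be a germ of $V$-order $\gamma$, and let $\lambda\in\mathbb{C}$. If $(s+\lambda)w\in V^\alpha$, then $\lambda=\gamma$. In particular, $s+\lambda$ is injective on $\mathcal{N}/V^\alpha$ for every real $\lambda\ge\alpha$.
\end{lemma}

\begin{proof}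
The class of $w$ in $\operatorname{gr}_V^\gamma$ is nonzero and is killed by $s+\lambda$, since $V^\alpha\subset V^{>\gamma}$. If $\lambda\ne\gamma$, then $s+\lambda=(\lambda-\gamma)+(s+\gamma)$ is invertible on $\operatorname{gr}_V^\gamma$ by (V4), a contradiction.
\end{proof}

\begin{lemma}\label{lem:unique}
A module $\mathcal{N}$ has at most one $V$-filtration.
\end{lemma}

\begin{proof}
Let $V,W$ be two of them and fix $\beta$; we show $W^\beta\subset V^\beta$ locally. Choose $\beta_0>\max(\beta,0)$. By (V2) and exhaustiveness, $W^{\beta_0}\subset V^{\gamma_0}$ for some $\gamma_0$, so $W^{\beta_0+N}=t^NW^{\beta_0}\subset V^{\gamma_0+N}\subset V^\beta$ for $N\gg0$. By (V1) and (V4) for $W$, a product of finitely many factors $s+\lambda$ with $\lambda\ge\beta$ maps $W^\beta$ into $W^{\beta_0+N}\subset V^\beta$. Each factor is injective on $\mathcal{N}/V^\beta$ by Lemma~\ref{lem:order}.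
\end{proof}

From now on $V^\beta$ without further label is $V^\beta\iota_+\mathcal{M}$.

\begin{lemma}\label{lem:VM}
\begin{itemize}
\item[(i)] For $\beta>0$, $V^\beta=V^\beta\iota_+\mathcal{O}_X\subset\bigoplus_j\mathcal{O}_X\partial_t^j\delta$.
\item[(ii)] For all $\beta\in\mathbb{R}$, $tV^\beta=V^{\beta+1}$.
\end{itemize}
\end{lemma}

\begin{proof}
(i) The quotient $\mathcal{N}=\iota_+\mathcal{M}/\iota_+\mathcal{O}_X$ is supported on $t=0$. Such a module is $\bigoplus_j\partial_t^j\mathcal{N}_0$ with $\mathcal{N}_0=\ker t$ coherent over $\mathcal{D}_X$, and $s$ acts on $\partial_t^j\mathcal{N}_0$ as $j$. Its $V$-filtration is therefore $V^\beta\mathcal{N}=\bigoplus_{j\le-\beta}\partial_t^j\mathcal{N}_0$, which vanishes for $\beta>0$. Strictness gives the claim.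

(ii) Put $W^\beta=t^{-N}V^{\beta+N}$ for an integer $N\ge0$ with $\beta+N>0$. By (V3) this does not depend on $N$, and $tW^\beta=W^{\beta+1}$. Also $W^\beta\supset V^\beta$, so $W$ is exhaustive. Because $t^Ns=(s+N)t^N$, the bijection $t^N\colon W^\beta\to V^{\beta+N}$ transports the $\mathcal{D}_X[s,t]$-module structure and (V1), (V2), and it turns $s+\beta$ into $s+\beta+N$, which gives (V4). So $W=V$ by Lemma~\ref{lem:unique}.
\end{proof}

Elements of degree $0$ in $V^\beta$ are governed by integrability.

\begin{theorem}[Budur--Saito \cite{BS}]\label{thm:BS}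
For $\beta>0$ and $h\in\mathcal{O}_X$, we have $h\delta\in V^\beta$ if and only if $h\in\mathcal{J}(f^{\beta-\varepsilon})$ for $0<\varepsilon\ll1$.
\end{theorem}

We often use that $\mathcal{J}(f^c)=\mathcal{O}_X$ for $c<1$ at every point where $df\neq0$ or $f\ne0$: there $f$ is a coordinate or a unit, and $|\xi|^{-2c}$ is integrable near $0\in\mathbb{C}$.

\section{From $V$ to the Hodge filtration}\label{sec:spec}

\begin{proposition}\label{prop:spec}
Let $\alpha>0$. If $w\in V^\alpha$ has degree at most $\ell$, then $w(-\alpha)\in F_\ell(\mathcal{M}\cdot f^{-\alpha})$.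
\end{proposition}

\begin{proof}
For $f$ reduced and $\alpha\in(0,1]\cap\mathbb{Q}$, in particular for the example with $\alpha=1$, this is contained in the formula of Musta\c{t}\u{a} and Popa \cite{MP20}
\[
F_\ell=\Bigl\{\sum_j\alpha(\alpha+1)\cdots(\alpha+j-1)\,v_jf^{-j}f^{-\alpha}\ :\ \sum_{j\le\ell}v_j\partial_t^j\delta\in V^\alpha\iota_+\mathcal{O}_X\Bigr\}.
\]
Indeed, by \eqref{eq:s} the $j$th summand is the specialization $(-1)^j[-\alpha]_j\,v_jf^{-j}f^{-\alpha}$ of $v_j\partial_t^j\delta$, and $V^\alpha\iota_+\mathcal{O}_X=V^\alpha$ by Lemma~\ref{lem:VM}(i).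

In general we apply the graph construction to $\mathcal{N}=\mathcal{M}\cdot f^{-\alpha}$ itself. Write $\iota_+\mathcal{N}=\bigoplus_j\mathcal{N}\partial_t^j\delta=\mathcal{N}[s']f^{s'}$ with $s'=-\partial_tt$, and let $\jmath$ be the inclusion of $\{t\ne0\}$ in $X\times\mathbb{C}$. The Hodge filtration of the direct image, and Saito's formula for the Hodge filtration of a localization along $t=0$ (\cite{Sa90}; for complex mixed Hodge modules, the theory of Sabbah--Schnell), read
\begin{equation}\label{eq:saito}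
F_k\iota_+\mathcal{N}=\bigoplus_jF_{k-j}\mathcal{N}\,\partial_t^j\delta,\qquad
F_k\iota_+\mathcal{N}=\sum_{i\ge0}\partial_t^i\bigl(V^0\iota_+\mathcal{N}\cap\jmath_*\jmath^*F_{k-i}\bigr).
\end{equation}
Consider the bijection $\psi\colon\iota_+\mathcal{M}\to\iota_+\mathcal{N}$, $w(s)f^s\mapsto w(s'-\alpha)f^{-\alpha}f^{s'}$. It commutes with $\mathcal{D}_X$ and, by \eqref{eq:t}, with $t$, and it turns $s+\alpha$ into $s'$. The filtration $W^\beta=\psi(V^{\beta+\alpha})$ satisfies (V1), (V2); it has $tW^\beta=W^{\beta+1}$ for all $\beta$ by Lemma~\ref{lem:VM}(ii); and $s'+\beta$ corresponds to $s+\beta+\alpha$, which gives (V4). So $W=V\iota_+\mathcal{N}$ by Lemma~\ref{lem:unique}, and $w'=\psi(w)\in V^0\iota_+\mathcal{N}$ has degree at most $\ell$.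

The locus $t\neq0$ meets the graph over $X\setminus D$, where $F_0\mathcal{N}=\mathcal{N}$ and $F_{-1}\mathcal{N}=0$ by \eqref{eq:F0}. There $F_\ell\iota_+\mathcal{N}$ consists of the elements of degree at most $\ell$. Hence $w'\in V^0\iota_+\mathcal{N}\cap\jmath_*\jmath^*F_\ell\subset F_\ell\iota_+\mathcal{N}$, and by the first formula in \eqref{eq:saito} the coefficient of $\partial_t^0\delta$ in $w'$ lies in $F_\ell\mathcal{N}$. Since $[s']_j$ vanishes at $s'=0$ for $j\ge1$, formula \eqref{eq:s} shows that this coefficient is $w'|_{s'=0}=w(-\alpha)$.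
\end{proof}

\begin{corollary}\label{cor:incl}
For all $0\le j\le \ell$ we have $F_{\ell-j}\mathcal{D}_X\cdot\mathcal{P}_j\subset\mathcal{Q}_\ell\subset F_\ell$. Moreover $\mathcal{Q}_0=\mathcal{P}_0=\{mf^{-\alpha}: m\delta\in V^\alpha\}=F_0$, which is Theorem~\ref{thm:comp}(a).
\end{corollary}

\begin{proof}
The first inclusion holds because $F_k\mathcal{D}_X$ is spanned by products of $k$ operators of order at most $1$. If $d_{m,\alpha}\le\ell$ and $p=p_{m,\alpha}$, then $p(-\alpha)^{-1}p(s)m\delta\in V^\alpha$ is defined by \eqref{eq:nonzero}, has degree at most $\ell$, and specializes to $mf^{-\alpha}$. So $\mathcal{P}_\ell\subset F_\ell$ by Proposition~\ref{prop:spec}, and $\mathcal{Q}_\ell\subset F_\ell$ follows by induction from $F_1\mathcal{D}_X\cdot F_{\ell-1}\subset F_\ell$. Finally, $d_{m,\alpha}=0$ means $m\delta\in V^\alpha$. By Lemma~\ref{lem:VM}(i) and Theorem~\ref{thm:BS} this says $m\in\mathcal{J}(f^{\alpha-\varepsilon})$, and \eqref{eq:F0} concludes.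
\end{proof}

\section{Weighted homogeneous functions and the cases of equality}\label{sec:wh}

Fix weights $\omega_1,\dots,\omega_r>0$ for variables $x_1,\dots,x_r$. A polynomial is \emph{weighted homogeneous of degree $d$} if all its monomials $x^\nu$ have $\sum\omega_i\nu_i=d$; for such a polynomial $h\ne0$ put
\[
\rho(h)=d+\omega_1+\dots+\omega_r .
\]
When $f$ is weighted homogeneous of degree $1$, the number $\rho$ controls $V$ in two ways: analytically in degree $0$, and through the Euler vector field in every degree.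

\begin{lemma}[Scaling]\label{lem:scale}
Let $f$ and $h\ne0$ be weighted homogeneous polynomials on $\mathbb{C}^r$, with $f$ of degree $1$, and let $\Phi=|h|^2|f|^{-2c}$.
\begin{itemize}
\item[(a)] If $\Phi$ is integrable near $0$, then $\rho(h)>c$.
\item[(b)] If $\Phi$ is locally integrable on $\mathbb{C}^r\setminus0$ and $\rho(h)>c$, then $\Phi$ is integrable near $0$.
\end{itemize}
\end{lemma}

\begin{proof}
For $\lambda>0$ let $\lambda\cdot x=(\lambda^{\omega_i}x_i)_i$. Let $B=\{|x_i|\le1\text{ for all }i\}$ and $S=B\setminus\frac12\cdot B$. The closure of $S$ is compact and avoids $0$, and $B\setminus0$ is the disjoint union of the shells $2^{-j}\cdot S$, $j\ge0$. The substitution $x\mapsto\lambda\cdot x$ multiplies $\Phi$ by $\lambda^{2d-2c}$ and the volume by $\lambda^{2\sum\omega_i}$, so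
\[
\int_{2^{-j}\cdot S}\Phi=2^{-2j(\rho(h)-c)}\int_S\Phi,\qquad \int_S\Phi\in(0,\infty].
\]
The sum over $j\ge j_0$ is finite exactly when $\int_S\Phi<\infty$ and $\rho(h)>c$.
\end{proof}

By Fubini's theorem the lemma also applies in the presence of further variables on which $f$ and $h$ do not depend.

\begin{lemma}[Euler descent]\label{lem:euler}
Let $X=\mathbb{A}^n$, $r\le n$, and let $f\in\mathbb{C}[x_1,\dots,x_r]$ be weighted homogeneous of degree $1$. Let $w=\sum_jv_j\partial_t^j\delta$, where the nonzero $v_j\in\mathbb{C}[x_1,\dots,x_r]$ are weighted homogeneous and $\rho(v_j)-j=\beta$ does not depend on $j$. Then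
\begin{equation}\label{eq:euler}
(s+\beta)\,w=\sum_{i=1}^r\omega_i\,\partial_i(x_iw).
\end{equation}
Consequently, if $\beta\ge\alpha$ and $x_1w,\dots,x_rw\in V^\alpha$, then $w\in V^\alpha$.
\end{lemma}

\begin{proof}
Let $v$ be weighted homogeneous of degree $d$. Euler's identities $\sum\omega_ix_i\partial_iv=dv$ and $\sum\omega_ix_i\partial_if=f$, with \eqref{eq:action} and \eqref{eq:s}, give
\[
\sum_i\omega_i\partial_i(x_iv\,\partial_t^j\delta)=\rho(v)\,v\,\partial_t^j\delta-fv\,\partial_t^{j+1}\delta=(s+\rho(v)-j)\,v\,\partial_t^j\delta .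
\]
Sum over $j$. The last claim follows from Lemma~\ref{lem:order}, as $V^\alpha$ is $\mathcal{D}_X$-stable.
\end{proof}

\begin{proof}[Proof of Theorem~\ref{thm:comp}(d)]
By Corollary~\ref{cor:incl}, $F_\ell\mathcal{D}_X\cdot F_0\subset\mathcal{Q}_\ell\subset F_\ell$, so it suffices to know $F_\ell=F_\ell\mathcal{D}_X\cdot F_0$. Off $D$ we have $F_0=\mathcal{M}$. The filtered module $\mathcal{O}_X(*D)$ depends only on $D_{\mathrm{red}}$. If $\dim X=1$, then locally $D_{\mathrm{red}}=\{x=0\}$ and $F_\ell=x^{-\ell-1}\mathcal{O}_X=F_\ell\mathcal{D}_X\cdot x^{-1}\mathcal{O}_X$. For $\dim X=n\ge2$ and reduced $D$, Musta\c{t}\u{a} and Popa \cite{MP19} proved that the Hodge filtration of $\mathcal{O}_X(*D)$ is generated at level $n-2$, that is, $F_{k+1}=F_1\mathcal{D}_X\cdot F_k$ for $k\ge n-2$. For $n=2$ this is the claim.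
\end{proof}

\begin{proof}[Proof of Theorem~\ref{thm:comp}(e)]
Normalize the weights so that $f$ has degree $1$, and let $\mathcal{O}^{\ge\beta}$ be the ideal generated by the monomials $x^\nu$ with $\rho(x^\nu)\ge\beta$. Saito \cite{Sa09} proved that near $0$
\[
F_\ell\mathcal{O}_X(*D)=\sum_{j\le\ell}F_{\ell-j}\mathcal{D}_X\cdot\bigl(\mathcal{O}^{\ge j+1}f^{-j-1}\bigr).
\]
By Corollary~\ref{cor:incl} it suffices to show that $(x^\nu f^{-j})f^{-1}\in\mathcal{P}_j$ when $\rho(x^\nu)\ge j+1$. Since $x^\nu\partial_t^j\delta=(-1)^j[s]_j\,x^\nu f^{-j}f^s$ and $[s]_j$ has degree $j$, this follows from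
\begin{equation}\label{eq:e}
x^\nu\partial_t^j\delta\in V^1\quad\text{whenever }\rho(x^\nu)-j\ge1 .
\end{equation}
Fix $j$. We prove \eqref{eq:e} by descending induction on $|\nu|$. The condition $\rho(x^\nu)-j\ge1$ passes from $x^\nu$ to $x_ix^\nu$, so Lemma~\ref{lem:euler} with $\alpha=1$ is the inductive step. It remains to start the induction.

Critical points of $f$ lie on $D$ by Euler's identity, and the critical locus is stable under $x\mapsto\lambda\cdot x$, whose orbits tend to $0$ as $\lambda\to0$. As the singularity is isolated, $df\ne0$ off $0$. Let $p\ne0$, say $\partial_if(p)\ne0$. Then $\delta\in V^1$ at $p$ by Theorem~\ref{thm:BS}, and $\theta=(\partial_if)^{-1}\partial_i$ satisfies $\theta(f)=1$, so $\partial_t^j\delta=(-\theta)^j\delta\in V^1$ at $p$ by \eqref{eq:action}. The ideal $\{v\in\mathcal{O}_X: v\,\partial_t^j\delta\in V^1\}$ is the kernel of an $\mathcal{O}_X$-linear map to the quasi-coherent module $\iota_+\mathcal{M}/V^1$, hence coherent, and it is trivial off $0$. It therefore contains all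 $x^\nu$ with $|\nu|\gg0$.
\end{proof}

\section{A test for $\mathcal{Q}_1$ and the curve $\xi^a+z^b$}\label{sec:test}

To prove that a given element is not in $\mathcal{Q}_1$ we must control all elements $mf^{-\alpha}$ with $d_{m,\alpha}\le1$, for all possible linear polynomials at once. We lift the problem to $V^\alpha$ and keep only the coefficient of $\delta$, which is a regular function by Lemma~\ref{lem:VM}(i). Fix a point $p\in X$ and a basis $\partial_1,\dots,\partial_n$ of the vector fields near $p$. Define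
\begin{align*}
I_0&=\{h\in\mathcal{O}_{X,p}\ :\ h\delta\in V^\alpha\},\\
I_1&=\operatorname{span}_{\mathbb{C}}\{v\in\mathcal{O}_{X,p}\ :\ (s+\gamma)v\delta\in V^\alpha\text{ for some }\gamma\in\mathbb{C}\}.
\end{align*}
Both are ideals, and $I_0\subset I_1$.

\begin{lemma}\label{lem:test}
Let $u=u_0\delta+u_1\partial_t\delta\in V^\alpha$ be a germ at $p$.
\begin{itemize}
\item[(i)] If $u(-\alpha)\in\mathcal{P}_1$, then $u_0\in I_1$.
\item[(ii)] If $u(-\alpha)\in\mathcal{Q}_1$, then $u_0\in I_1+\sum_i\partial_i(I_0)$.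
\end{itemize}
\end{lemma}

\begin{proof}
Write $w_0$ for the coefficient of $\delta$ in $w$. First let $w=(s+\gamma)m\delta\in V^\alpha$ with $m\in\mathcal{M}_p$. By \eqref{eq:s}, $w=\gamma m\,\delta-fm\,\partial_t\delta$. So $w_0=\gamma m$ is regular by Lemma~\ref{lem:VM}(i), and $(s+\gamma)w_0\delta=\gamma w\in V^\alpha$. Thus $w_0\in I_1$.

Now lift the generators of $\mathcal{Q}_1=\mathcal{P}_1+F_1\mathcal{D}_X\cdot\mathcal{P}_0$ to elements of $V^\alpha$ of degree at most $1$. If $d_{m,\alpha}=0$, then $m\in I_0$ and $m\delta$ is a lift. If $p_{m,\alpha}=s+\gamma$, then $\gamma\ne\alpha$ by \eqref{eq:nonzero}, and $(\gamma-\alpha)^{-1}(s+\gamma)m\delta$ is a lift. In both cases the coefficient of $\delta$ is in $I_1$. Next, $\mathcal{P}_0=I_0f^{-\alpha}$ at $p$, and $\phi\,\partial_i=\partial_i\phi-\partial_i(\phi)$ for functions $\phi$, so every element of $F_1\mathcal{D}_X\cdot\mathcal{P}_0$ has the form $h_0f^{-\alpha}+\sum_i\partial_i(h_if^{-\alpha})$ with $h_0,\dots,h_n\in I_0$. It lifts to $h_0\delta+\sum_i\partial_i(h_i\delta)$,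 whose coefficient of $\delta$ is $h_0+\sum_i\partial_i(h_i)$ by \eqref{eq:action}.

Hence there is $u'\in V^\alpha$ of degree at most $1$ with $u'(-\alpha)=u(-\alpha)$ and $u'_0$ in $I_1$, respectively in $I_1+\sum_i\partial_i(I_0)$. The difference $u-u'\in V^\alpha$ has degree at most $1$ and specializes to $0$, so it equals $(s+\alpha)m\delta$ with $m\in\mathcal{M}_p$. By the first paragraph $u_0-u_0'\in I_1$.
\end{proof}

We now need points where $I_0$ and $I_1$ are small. Call $p$ a \emph{point of type $(a,b)$} if there are regular functions $\xi,z$ near $p$ with $f=\xi^a+z^b$ that are part of an analytic coordinate system $(\xi,z,\tau)$ centered at $p$; here $\tau$ is a possibly empty tuple.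

\begin{lemma}\label{lem:mono}
At a point of type $(a,b)$, for $0<\beta\le1$ and integers $\mu,\nu\ge0$,
\[
\xi^\mu z^\nu\delta\in V^\beta\iff\frac{\mu+1}a+\frac{\nu+1}b\ge\beta .
\]
\end{lemma}

\begin{proof}
Use Lemma~\ref{lem:scale} on $\mathbb{C}^2$ with weights $\frac1a,\frac1b$; the left side of the inequality is $\rho=\rho(\xi^\mu z^\nu)$. By Theorem~\ref{thm:BS}, membership means that $\xi^\mu z^\nu\in\mathcal{J}(f^c)$ for all $c<\beta$. If this holds, part (a) gives $\rho>c$ for all $c<\beta$. Conversely, let $c<\beta\le\min(\rho,1)$. As $\xi^a+z^b$ has no critical point off the origin, $|f|^{-2c}$ is locally integrable on $\mathbb{C}^2\setminus0$, and part (b) applies.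
\end{proof}

\begin{example}\label{ex:A4}
Let $X=\mathbb{A}^2$, $f=\xi^2+z^5$, $\alpha=1$, $p=0$. The monomials $1,z,z^2,\xi$ have $\rho=\frac7{10},\frac9{10},\frac{11}{10},\frac{12}{10}$. By Lemma~\ref{lem:mono}, $\delta$ has $V$-order $\frac7{10}$, $z\delta$ has $V$-order $\frac9{10}$, and $z^2\delta,\xi\delta\in V^1$.

Every element of $I_1$ vanishes at $0$. Suppose instead that $(s+\gamma)v\delta\in V^1$ with $v$ a unit. Multiplying by $v^{-1}$ and by $zv^{-1}$ gives $(s+\gamma)\delta\in V^1$ and $(s+\gamma)z\delta\in V^1$. Lemma~\ref{lem:order} then forces $\gamma=\frac7{10}$ and $\gamma=\frac9{10}$. One linear polynomial cannot cross two jumps.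

Consider now
\[
u=\partial_\xi(\xi\delta)=\delta-2\xi^2\partial_t\delta\in V^1,\qquad u(-1)=\partial_\xi\Bigl(\frac\xi f\Bigr)=\frac{z^5-\xi^2}{f^2}.
\]
Its coefficient $u_0=1$ is not in $I_1$, so $u(-1)\notin\mathcal{P}_1$ by Lemma~\ref{lem:test}(i). Of course $u(-1)\in F_1\mathcal{D}_X\cdot\mathcal{P}_0\subset\mathcal{Q}_1$; in Lemma~\ref{lem:test}(ii) this is the equality $1=\partial_\xi(\xi)$. Thus $\mathcal{P}_1\ne\mathcal{Q}_1$ here, which shows why the question is about $\mathcal{Q}$. It also shows what must be done to escape $\mathcal{Q}_1$: keep this curve as a transversal slice, but make the vector field $\partial_\xi$ unavailable at one point.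
\end{example}

In general put
\[
\kappa_0=\frac1a+\frac1b<\kappa_1=\frac1a+\frac2b .
\]

\begin{lemma}\label{lem:trans}
Let $p$ be a point of type $(a,b)$ with $b>a$ and $\kappa_1<\alpha\le1$.
\begin{itemize}
\item[(A)] Every $h\in I_0$ lies in the ideal $(\xi,z^2)$ of the ring of convergent power series at $p$.
\item[(B)] Every $v\in I_1$ vanishes at $p$.
\end{itemize}
\end{lemma}

\begin{proof}
(B) By Lemma~\ref{lem:mono}, $\delta$ and $z\delta$ have $V$-orders $\kappa_0$ and $\kappa_1$, which are distinct and less than $\alpha$. The argument of Example~\ref{ex:A4} applies with these numbers in place of $\frac7{10}$ and $\frac9{10}$.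

(A) The scaling lemma treats homogeneous functions only, so we extract homogeneous parts of $h$ by averaging. Fix $c$ with $\kappa_1<c<\alpha$. By Theorem~\ref{thm:BS}, the norm $\|h\|=\bigl(\int_\Delta|h|^2|f|^{-2c}\bigr)^{1/2}$ is finite on a small polydisc $\Delta$ centered at $p$, on which $h=\sum h_{\mu\nu}(\tau)\xi^\mu z^\nu$ converges. The circle action $R_\lambda(\xi,z,\tau)=(\lambda^b\xi,\lambda^az,\tau)$, $|\lambda|=1$, preserves $\Delta$, the volume and $|f|$, so $\|h\circ R_\lambda\|=\|h\|$. With $d\lambda$ the invariant probability measure, Minkowski's inequality gives $\|h_d\|\le\|h\|<\infty$ for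
\[
h_d=\int_{|\lambda|=1}\lambda^{-d}\,h\circ R_\lambda\,d\lambda=\sum_{b\mu+a\nu=d}h_{\mu\nu}(\tau)\,\xi^\mu z^\nu .
\]
Here $h_0=h_{00}(\tau)$, and $h_a=h_{01}(\tau)z$ because $b>a$. If $h_{00}\not\equiv0$, restrict $\tau$ to a small polydisc on which $|h_{00}|$ is bounded below. Then $|f|^{-2c}$ is integrable near $0\in\mathbb{C}^2$, and Lemma~\ref{lem:scale}(a) gives $\kappa_0>c$, which is false. If $h_{01}\not\equiv0$, the same restriction makes $|z|^2|f|^{-2c}$ integrable and gives $\kappa_1>c$, which is false. All monomials in $\xi,z$ other than $1$ and $z$ lie in $(\xi,z^2)$.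
\end{proof}

\begin{remark}\label{rem:cusp}
Both parts fail without $\kappa_1<\alpha$. For the cusp $\xi^2+z^3$ and $\alpha=1$ we have $\kappa_0=\frac56$ and $\kappa_1=\frac76$, so $\xi,z\in I_0$ by Lemma~\ref{lem:mono}, and \eqref{eq:euler} gives $(s+\frac56)\delta=\frac12\partial_\xi(\xi\delta)+\frac13\partial_z(z\delta)\in V^1$, that is, $1\in I_1$.
\end{remark}

\section{The counterexample}\label{sec:ex}

Let $\alpha,a,b,e,g,f,q$ be as in Theorem~\ref{thm:main}. The function $f$ arises from $\xi^a+z^b$ by substituting $\xi=g(x,y)$, which is a coordinate except along $x=y=0$.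

By (2) and (1), $\frac2b<\alpha-\frac1a\le\frac1a$, so $b>2a$; then (3) gives $e\ge2b/a>4$. The critical locus of $f$ is $\Sigma=\{z=g=0\}$. Indeed, at a critical point $z=0$ and $g^{a-1}g_x=g^{a-1}g_y=0$, so $g=0$ or $x=y=0$, and $g=0$ in both cases; the converse holds as $a,b\ge2$. Since $\Sigma$ has codimension $2$, $f$ is reduced. In the hyperplane $H=\{z=0\}$ the set $\Sigma$ is the union of the $e$ distinct hyperplanes $x=\zeta y$, $\zeta^e=-1$, all through $0$. Let $\Sigma^\circ\subset\Sigma$ be the set where $(x,y)\ne(0,0)$. At $p\in\Sigma^\circ$ we have $g_x(p)\ne0$, so $g$, $z$, $y-y(p)$, $x_i-x_i(p)$ are analytic coordinates, and $p$ is of type $(a,b)$ with $\xi=g$. Condition (2) says $\kappa_1<\alpha$, so Lemma~\ref{lem:trans} holds at all points of $\Sigma^\circ$.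

\subsection*{The obstruction at the origin}

\begin{proposition}\label{prop:obs}
Let $I_0,I_1$ be taken at the origin and let $\partial_i$ be the coordinate vector fields. The restriction to $H$ of every element of $I_1+\sum_i\partial_i(I_0)$ lies in the ideal $(g_x,g_y)=(x^{e-1},y^{e-1})$ of $\mathcal{O}_{H,0}$.
\end{proposition}

\begin{proof}
A relation $h\delta\in V^\alpha$ or $(s+\gamma)v\delta\in V^\alpha$ at $0$ holds on a Zariski neighborhood $U$ of $0$, hence at every $p\in\Sigma^\circ\cap U$. These points are dense in each component of $\Sigma$. A function in $\mathcal{O}_{H,0}$ that vanishes at all of them is divisible by each linear factor $x-\zeta y$ of $g$, hence by $g$. Note that $g=\frac1e(xg_x+yg_y)\in(g_x,g_y)$. There are three kinds of terms.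

If $(s+\gamma)v\delta\in V^\alpha$, then $v$ vanishes on $\Sigma^\circ\cap U$ by (B), so $v|_H\in(g)$.

Let $h\in I_0$ and let $\partial$ be a coordinate vector field other than $\partial_z$. Since $h\in I_1$, we have $h|_H=gh'$, and $(\partial h)|_H=\partial(gh')=\partial(g)h'+g\,\partial(h')\in(g_x,g_y)$, as $\partial(g)\in\{g_x,g_y,0\}$.

Let $h\in I_0$ and $p\in\Sigma^\circ\cap U$. By (A), $h=gh_1+z^2h_2$ analytically near $p$. Since $\partial_zg=0$, we get $\partial_zh=g\,\partial_zh_1+2zh_2+z^2\partial_zh_2$, which vanishes at $p$. So $(\partial_zh)|_H\in(g)$.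
\end{proof}

In Example~\ref{ex:A4} the role of $g$ was played by a coordinate, its Jacobian ideal was the unit ideal, and there was no obstruction.

\subsection*{An element of $V^\alpha$ that violates it}
We look for $u=u_0\delta+u_1\partial_t\delta\in V^\alpha$ with $u_0|_H\notin(x^{e-1},y^{e-1})$. Example~\ref{ex:A4} suggests
\[
\sigma=\tfrac1a\,\delta-g^a\,\partial_t\delta ,
\]
which equals $\frac1a\partial_\xi(\xi\delta)$ wherever $\xi=g$ is a coordinate. At the origin only the multiples of $\partial_\xi$ by $g_x$ and $g_y$ survive. For a function $h$ independent of $x$, formula \eqref{eq:action} and $\partial_xf=ag^{a-1}g_x$ give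
\begin{equation}\label{eq:sigma}
\partial_x(gh\,\delta)=g_xh\,\delta-ag^ag_xh\,\partial_t\delta=a\,g_xh\,\sigma ,
\end{equation}
and $\partial_y(gh\,\delta)=a\,g_yh\,\sigma$ for $h$ independent of $y$. We try $u=v\sigma$ with a monomial $v\notin(x^{e-1},y^{e-1})$ and aim to apply Euler descent. This requires $xu,yu\in V^\alpha$ and a large weight. The monomial $q=x^{e-2}y^{e-2}$ serves both needs: it has the largest degree among monomials in $x,y$ outside the ideal, and
\[
e\,xq=g_x\,y^{e-2},\qquad e\,yq=g_y\,x^{e-2}.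
\]
So put
\[
u=q\sigma=\tfrac1aq\,\delta-g^aq\,\partial_t\delta=q\Bigl(\frac1a+s\frac{g^a}f\Bigr)f^s,\qquad u(-\alpha)=\bar u .
\]
We use the weights $\omega_x=\omega_y=\frac1{ae}$, $\omega_z=\frac1b$, for which $f$ has degree $1$ and $g$ has degree $\frac1a$.

\begin{lemma}\label{lem:C}
On $X$ we have $gx^{e-2}\delta,\ gy^{e-2}\delta\in V^\alpha$, and $z^K\delta\in V^\alpha$ for some $K$.
\end{lemma}

\begin{proof}
Let $c<\alpha\le1$. Off $\Sigma$ we have $\mathcal{J}(f^c)=\mathcal{O}_X$. So the coherent ideal $\mathcal{J}(f^{\alpha-\varepsilon})$ has its zeros in $\Sigma\subset\{z=0\}$ and contains a power of $z$ by the Nullstellensatz. At $p\in\Sigma^\circ$, Lemma~\ref{lem:mono} gives $g\delta\in V^\alpha$, since $\frac2a+\frac1b>\alpha$ by (1); thus $g\in\mathcal{J}(f^c)$ there. The remaining points have $x=y=z=0$. We have just seen that $|gx^{e-2}|^2|f|^{-2c}$ and $|gy^{e-2}|^2|f|^{-2c}$ are locally integrable on $\mathbb{C}^3\setminus0$, and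
\[
\rho(gx^{e-2})=\rho(gy^{e-2})=\frac1a+\frac{e-2}{ae}+\frac2{ae}+\frac1b=\frac2a+\frac1b>c .
\]
Lemma~\ref{lem:scale}(b) and Theorem~\ref{thm:BS} finish the proof.
\end{proof}

\begin{proposition}\label{prop:u}
$u\in V^\alpha$ on $X$.
\end{proposition}

\begin{proof}
By \eqref{eq:sigma} with $h=y^{e-2}$, respectively $h=x^{e-2}$,
\[
ae\,xu=\partial_x(gy^{e-2}\delta),\qquad ae\,yu=\partial_y(gx^{e-2}\delta),
\]
so $xu,yu\in V^\alpha$ by Lemma~\ref{lem:C}. No such formula gives $zu$ directly, so we show $z^ru\in V^\alpha$ by descending induction on $r$.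

Let $r\ge K$. Then $z^rq\,\delta$ and $z^{r+1}q\,\delta$ lie in $V^\alpha$. From $g^a=f-z^b$ and \eqref{eq:s},
\[
z^ru=\bigl(\tfrac1a+s\bigr)z^rq\,\delta+z^{r+b}q\,\partial_t\delta ,
\]
and \eqref{eq:action} gives $b\,z^{r+b}q\,\partial_t\delta=(r+1)z^rq\,\delta-\partial_z(z^{r+1}q\,\delta)$. Hence $z^ru\in V^\alpha$.

Let $r\ge0$ and suppose $z^{r+1}u\in V^\alpha$. The coefficients $v_0=\frac1az^rq$ and $v_1=-g^az^rq$ of $z^ru$ satisfy $\rho(v_0)=\rho(v_1)-1=\beta_r$, where by (3) and (1)
\[
\beta_r=\frac{2e-4}{ae}+\frac rb+\frac2{ae}+\frac1b\ \ge\ \frac2a-\frac2{ae}+\frac1b\ \ge\ \frac2a\ \ge\ \alpha .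
\]
The elements $x z^ru$, $yz^ru$, $z\,z^ru$ lie in $V^\alpha$, so $z^ru\in V^\alpha$ by Lemma~\ref{lem:euler}. Descending to $r=0$ proves the proposition.
\end{proof}

\begin{proof}[Proof of Theorem~\ref{thm:main}]
Propositions~\ref{prop:u} and~\ref{prop:spec} give $\bar u=u(-\alpha)\in F_1$. If the germ of $\bar u$ at $0$ were in $\mathcal{Q}_1$, then Lemma~\ref{lem:test}(ii) and Proposition~\ref{prop:obs} would give $u_0|_H=\frac1ax^{e-2}y^{e-2}\in(x^{e-1},y^{e-1})$ in $\mathcal{O}_{H,0}$. This is false: in the power series ring, every monomial of an element of this ideal is divisible by $x^{e-1}$ or $y^{e-1}$.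
\end{proof}

The hypotheses divide as follows. Condition (2), with its consequence $b>a$, is what the obstruction needs; see Remark~\ref{rem:cusp}. Condition (1) puts $g$ into the multiplier ideal along $\Sigma^\circ$. Conditions (1) and (3) together give $\beta_r\ge\alpha$, without which $s+\beta_r$ could not be canceled by Lemma~\ref{lem:order}. The bound $\alpha\le1$ is used for integrability off $\Sigma$.

\section{All exponents and all levels}\label{sec:all}

\subsection*{Shifting $\alpha$ by an integer}

\begin{lemma}\label{lem:shift}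
Let $\alpha=\alpha_0+N$ with $\alpha_0\in(0,1]$ and $N\in\mathbb{Z}_{\ge0}$. The $\mathcal{D}_X$-isomorphism $\varphi\colon\mathcal{M}\cdot f^{-\alpha_0}\to\mathcal{M}\cdot f^{-\alpha}$, $mf^{-\alpha_0}\mapsto(f^Nm)f^{-\alpha}$, carries $\mathcal{Q}_\ell$ onto $\mathcal{Q}_\ell$. If $w\in V^{\alpha_0}$ has degree at most $\ell$, then $\varphi(w(-\alpha_0))\in F_\ell(\mathcal{M}\cdot f^{-\alpha})$.
\end{lemma}

\begin{proof}
By Lemma~\ref{lem:VM}(ii), $t^N$ maps $V^{\alpha_0}$ bijectively onto $V^\alpha$, and $t^N(w(s)f^s)=w(s+N)f^Nf^s$ by \eqref{eq:t}. For $w=p(s)mf^s$ this gives $d_{m,\alpha_0}=d_{f^Nm,\alpha}$, so $\varphi$ matches the $\mathcal{P}_\ell$ and, by induction, the $\mathcal{Q}_\ell$. For $w\in V^{\alpha_0}$ of degree at most $\ell$, the element $t^Nw\in V^\alpha$ has the same degree and $(t^Nw)(-\alpha)=\varphi(w(-\alpha_0))$. Apply Proposition~\ref{prop:spec}.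
\end{proof}

Theorem~\ref{thm:comp}(b) follows: take $f$ and $u$ from Section~\ref{sec:ex} for $\alpha_0$; then $\varphi(\bar u)\in F_1\setminus\mathcal{Q}_1$.

\subsection*{Adding a smooth component}
To move the failure from level $1$ to level $\ell$ we multiply $f$ by a new variable $\eta$. As in the example $f=x$ of Section~\ref{sec:intro}, a pole $\eta^{-i}$ should cost exactly $i$ levels, both for $F$ and for $\mathcal{Q}$. To prove this for $\mathcal{Q}$ we need the $V$-filtration of $\eta f$ exactly.

Let $f$ be a non-constant polynomial on $X=\mathbb{A}^{n-1}$, and let $\tilde f=\eta f$ on $\widetilde X=X\times\mathbb{A}^1_\eta$. All sheaves involved are quasi-coherent on affine varieties, so we work with global sections: $\mathcal{O},\mathcal{D},M,V^\beta$ for $(X,f)$ and $\widetilde{\mathcal{D}},\widetilde M,\widetilde V^\beta$ for $(\widetilde X,\tilde f)$. Then $\widetilde M[s]\tilde f^s=\bigoplus_{i\in\mathbb{Z}}M[s]\,\eta^i\tilde f^s$. For $w=w(s)f^s\in M[s]f^s$ write $w\,\eta^i$ for $w(s)\eta^i\tilde f^s$.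 This is $\mathcal{D}[s]$-linear in $w$, since $\theta(\tilde f)/\tilde f=\theta(f)/f$ for vector fields $\theta$ on $X$. Moreover
\begin{equation}\label{eq:eta}
\partial_\eta(w\,\eta^i)=(s+i)\,w\,\eta^{i-1},\qquad t(w\,\eta^i)=(tw)\,\eta^{i+1}.
\end{equation}
The first formula shows that lowering the power of $\eta$ by $\partial_\eta$ produces consecutive factors $s+k$, which explains the polynomials below.

\begin{proposition}\label{prop:Vprod}
For all $\beta\in\mathbb{R}$,
\[
\widetilde V^\beta=\bigoplus_{i\in\mathbb{Z}}\pi_{\beta,i}(s)\,V^\beta\,\eta^i,\qquad \pi_{\beta,i}(s)=\prod_{k\in\mathbb{Z},\ i+1\le k<\beta}(s+k).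
\]
\end{proposition}

\begin{proof}
Let $U^\beta$ be the right side. We check the axioms and apply Lemma~\ref{lem:unique}.

\emph{Filtration.} For $\beta\le\beta'$ we have $\pi_{\beta,i}\mid\pi_{\beta',i}$, so $U$ is decreasing. It is exhaustive because $\pi_{\beta,i}=1$ for $\beta\le i+1$ and each element has finitely many components. Since $\pi_{\beta,i}$ is constant for $\beta$ in an interval $(N,N+1]$, $N\in\mathbb{Z}$, (V1) holds.

\emph{Stability.} $U^\beta$ is stable under $\mathcal{D}[s]$, and under $\eta$ as $\pi_{\beta,i+1}\mid\pi_{\beta,i}$. It is stable under $\partial_\eta$ by \eqref{eq:eta}, because $\pi_{\beta,i-1}=(s+i)\pi_{\beta,i}$ if $i<\beta$ and $\pi_{\beta,i-1}=1$ otherwise.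

\emph{(V3).} We have $t(\pi_{\beta,i}(s)w\,\eta^i)=\pi_{\beta,i}(s+1)(tw)\,\eta^{i+1}$ and $\pi_{\beta,i}(s+1)=\pi_{\beta+1,i+1}(s)$. With Lemma~\ref{lem:VM}(ii) this gives $tU^\beta=U^{\beta+1}$ for all $\beta$, and $t$ is bijective.

\emph{(V4).} For $\beta'$ slightly larger than $\beta$, $\pi_{\beta',i}$ is $\pi_{\beta,i}$ or $(s+\beta)\pi_{\beta,i}$. So $(s+\beta)^NV^\beta\subset V^{>\beta}$ implies $(s+\beta)^{N+1}U^\beta\subset U^{>\beta}$.

\emph{(V2).} The action of $t$ changes the power of $\eta$, so we first remove $t$ from the generation of $V^\beta$. Finitely many $\mathcal{D}[s,t]$-generators of $V^\beta$ lie in $\mathcal{D}[s]\cdot f^{-R}f^s$ for $R\gg0$. This module is $t$-stable, since $t(P(s)f^{-R}f^s)=P(s+1)f\cdot f^{-R}f^s$. So it contains $V^\beta$, and $V^\beta$ is finitely generated over the noetherian ring $\mathcal{D}[s]$. Let $i_0=\lceil\beta\rceil-1$, so $i_0<\beta\le i_0+1$. For $i\ge i_0$ the component of $U^\beta$ is $V^\beta\eta^i=\eta^{i-i_0}\cdot V^\beta\eta^{i_0}$. For $i\le i_0$ we have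 $i<\beta$, so $\partial_\eta$ maps the component of degree $i$ onto that of degree $i-1$. Hence $\mathcal{D}[s]$-generators of $V^\beta\eta^{i_0}$ generate $U^\beta$ over $\widetilde{\mathcal{D}}[s]$.
\end{proof}

Let $\alpha\in(0,1]$ and $i^+=\max(i,0)$. The integers $k$ with $-i+1\le k<\alpha$ are $0,-1,\dots,-i+1$, so
\begin{equation}\label{eq:Valpha}
\widetilde V^\alpha=\bigoplus_{i\in\mathbb{Z}}[s]_{i^+}V^\alpha\,\eta^{-i}.
\end{equation}
Let $P_\ell,Q_\ell\subset M\cdot f^{-\alpha}$ and $\widetilde P_\ell,\widetilde Q_\ell\subset\widetilde M\cdot\tilde f^{-\alpha}$ be the global sections of $\mathcal{P}_\ell,\mathcal{Q}_\ell$, with $P_\ell=Q_\ell=0$ for $\ell<0$. The definitions pass to global sections. Indeed, for a fixed monic $p$ the sheaf of $m$ with $p(s)mf^s\in V^\alpha$ is the kernel of an $\mathcal{O}_X$-linear map of quasi-coherent modules, and $\mathcal{P}_\ell$ is the sum of these kernels over $\deg p=\ell$; on an affine variety, global sections of a sum of quasi-coherent subsheaves are the sum of the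 global sections. Likewise $F_1\mathcal{D}\cdot Q_{\ell-1}$ localizes to $F_1\mathcal{D}_X\cdot\mathcal{Q}_{\ell-1}$, by the rule $\theta(\phi^{-r}m)=\phi^{-r}\theta(m)-r\phi^{-r-1}\theta(\phi)m$. The same holds on $\widetilde X$, where by \eqref{eq:Valpha} all these modules are graded by the power of $\eta$. We denote by $[j]$ the part of degree $j$, viewed inside $M\cdot f^{-\alpha}$ through the $\mathcal{D}$-linear identification $m\eta^j\tilde f^{-\alpha}\leftrightarrow mf^{-\alpha}$.

\begin{lemma}\label{lem:grade}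
For $\alpha\in(0,1]$, $\ell\ge0$ and $i\in\mathbb{Z}$: $\widetilde P_\ell[-i]=P_{\ell-i^+}$ and $\widetilde Q_\ell[-i]\subset Q_{\ell-i^+}$.
\end{lemma}

\begin{proof}
Let $0\ne m\in M$ and let $p$ be monic of degree $\ell$. By \eqref{eq:Valpha}, $p(s)\,m\eta^{-i}\tilde f^s\in\widetilde V^\alpha$ means $p(s)m=[s]_{i^+}w(s)$ in the domain $M[s]$, with $w(s)f^s\in V^\alpha$. Evaluating at $s=0,\dots,i^+-1$ shows $p=[s]_{i^+}p'$, which forces $\ell\ge i^+$, and then $p'(s)mf^s=w(s)f^s\in V^\alpha$ with $\deg p'=\ell-i^+$. Conversely, such a $p'$ yields $p=[s]_{i^+}p'$. This proves the equality.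

For the inclusion we induct on $\ell$; for $\ell=0$ it is the equality. We have $F_1\widetilde{\mathcal{D}}=\bigoplus_{k\ge0}\eta^k(F_1\mathcal{D}\oplus\mathcal{O}\partial_\eta)$, so $\widetilde Q_\ell[-i]$ is the sum of $\widetilde P_\ell[-i]=P_{\ell-i^+}$ and of two kinds of terms. The operators in $\eta^kF_1\mathcal{D}$ act on $\widetilde Q_{\ell-1}[-i-k]\subset Q_{\ell-1-(i+k)^+}$, with values in $Q_{\ell-(i+k)^+}\subset Q_{\ell-i^+}$. The operators in $\eta^k\mathcal{O}\partial_\eta$ act on $\widetilde Q_{\ell-1}[-i-k+1]\subset Q_{\ell-1-(i+k-1)^+}$. Since $\partial_\eta(m\eta^j\tilde f^{-\alpha})=(j-\alpha)m\eta^{j-1}\tilde f^{-\alpha}$, they act under our identification as multiplication by functions, so the values lie in $Q_{\ell-1-(i+k-1)^+}$. This is contained in $Q_{\ell-i^+}$ because $1+(i+k-1)^+\ge i^+$.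
\end{proof}

\begin{proof}[Proof of Theorem~\ref{thm:comp}(c)]
Let first $\alpha\in(0,1]$. Take $f$ and $u$ from Section~\ref{sec:ex} on $X=\mathbb{A}^{n-1}$, $n-1\ge3$, and the function $\tilde f=\eta f$ on $\mathbb{A}^n$. Fix $\ell\ge1$. By Proposition~\ref{prop:u} and \eqref{eq:Valpha}, the element $w_\ell=[s]_{\ell-1}u\,\eta^{-(\ell-1)}$ lies in $\widetilde V^\alpha$, and its degree is $\ell$. So $w_\ell(-\alpha)\in F_\ell$ by Proposition~\ref{prop:spec}. It is homogeneous of degree $-(\ell-1)$ and corresponds to $[-\alpha]_{\ell-1}\bar u$, where $[-\alpha]_{\ell-1}=(-\alpha)(-\alpha-1)\cdots(-\alpha-\ell+2)\ne0$. If $w_\ell(-\alpha)$ were in $\widetilde Q_\ell$, Lemma~\ref{lem:grade} with $i=\ell-1$ would give $\bar u\in Q_1$, contrary to Theorem~\ref{thm:main}. For $\alpha=\alpha_0+N$ take $\tilde f$ and $w_\ell$ for $\alpha_0$ and apply Lemma~\ref{lem:shift} to $\tilde f$.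
\end{proof}

\begin{thebibliography}{9}

\bibitem{BS} Budur and Saito, \emph{Multiplier ideals, $V$-filtration, and spectrum}, 2005.

\bibitem{LY} Andr\'as C. L\H{o}rincz and Ruijie Yang, \emph{Filtrations on D-modules and multiplicities of roots of Bernstein-Sato polynomials}, arXiv:2609.05215 (2026).

\bibitem{MP19} Musta\c{t}\u{a} and Popa, \emph{Hodge ideals}, Mem. AMS, 2019.

\bibitem{MP20} Musta\c{t}\u{a} and Popa, \emph{Hodge ideals for $\mathbb{Q}$-divisors, $V$-filtration, and minimal exponent}, Forum Math. Sigma, 2020.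

\bibitem{Sa90} Saito, \emph{Mixed Hodge modules}, 1990.

\bibitem{Sa09} Saito, \emph{On the Hodge filtration of Hodge modules}, Moscow Math. J., 2009.

\end{thebibliography}
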